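# Curvature Equal to One Almost Everywhere for Minimizers of Laplace Eigenvalues on Spheres with $K\ge1$

## 1. The operator $-\Delta_0-2\rho$ as the derivative of the curvature excess

Let $g_0$ be the round metric on $\mathbb S^2$, with area $dA_0$ and Laplacian $\Delta_0$ (so $-\Delta_0\ge0$). Let $u$ be a smooth function, put $\rho=e^{2u}$, and consider the metric $g=\rho g_0$. Its Gaussian curvature is $K=e^{-2u}(1-\Delta_0u)$. Define the *excess*
$$X(u)=1-\Delta_0u-e^{2u}=\rho\,(K-1).$$
Then $K\ge1$ exactly when $X(u)\ge0$. Move $u$ in a direction $v$ and expand: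
$$X(u+tv)=X(u)+t\,Lv-\rho\,(e^{2tv}-1-2tv),\qquad L=-\Delta_0-2\rho. \tag{1}$$
The operator $L$ is the derivative of the excess, and everything below turns on it. Constants already show something useful: $L(-\tfrac12)=\rho$. Subtracting a small constant from $v$, that is, shrinking the metric slightly, raises the excess everywhere.

What is it for? In dimension two the Dirichlet integral $D(\varphi)=\int|\nabla\varphi|^2dA_0$ does not change under a conformal change of metric, so the Rayleigh quotient of $g$ is
$$\frac{D(\varphi)}{\int\varphi^2\rho\,dA_0}.$$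
Only the denominator sees $u$. Since $e^{2(u+tv)}\ge\rho(1+2tv)$, the denominator at $u+tv$ is at least
$$\int\varphi^2\rho\,dA_0+2t\,Q_v(\varphi),\qquad Q_v(\varphi)=\int\varphi^2v\rho\,dA_0 .$$
So there are two wishes. To lower eigenvalues we want $Q_v>0$ on the relevant eigenfunctions. To keep $K\ge1$ we want $Lv\ge0$ wherever there is no excess to spend; where $K\ge1+\epsilon$, the function $Lv$ may be negative. The question is whether a metric of curvature $\ge1$ that has excess on a set of positive area always admits a direction $v$ that fulfils both wishes. If so, a metric that minimizes an eigenvalue has no such excess.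

The metrics that actually minimize are limits of smooth ones and can be singular, so we first describe them.

## 2. Alexandrov surfaces in conformal form, and the statements

Let $\mathcal C$ be the class of smooth Riemannian metrics on $\mathbb S^2$ with $K_g\ge1$. For a metric or a metric measure space $g$, let $0=\lambda_0(g)<\lambda_1(g)\le\lambda_2(g)\le\cdots$ be the Laplace eigenvalues, counted with multiplicity, and let $f_k=\lambda_k$.

A sequence of compact metric measure spaces converges in the *measured Gromov–Hausdorff* (mGH) sense if there are almost-isometries onto almost-nets of the limit that push the measures weakly to the limit measure. The functional $f_k$ is extended to the mGH completion of $\mathcal C$. We take as known that minimizers of $f_k$ in this completion exist, and that for $k\ge2$ they are two-dimensional. Let $\overline{\mathcal C}$ be the two-dimensional part of the completion. It consists of *Alexandrov surfaces of curvature $\ge1$* (geodesic triangles are at least as fat as in the unit sphere), each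 with its area measure $dA_g$. Such a surface carries Alexandrov's *curvature measure* $\omega$, which is $K\,dA_g$ for smooth metrics, has the atom $2\pi-(\text{total angle at }p)$ at $p$, and satisfies $\omega\ge dA_g$. The eigenvalues are those of the Laplacian of the Cheeger energy, recalled in Lemma 3.

**Example 1 (footballs).** For $\beta\in(0,1]$ consider $dr^2+\beta^2\sin^2r\,d\theta^2$, $0\le r\le\pi$, $\theta\in\mathbb R/2\pi\mathbb Z$. Away from the poles $K=-(\sin r)''/\sin r=1$. The total angle at each pole is $2\pi\beta$. So $\omega$ is the area measure plus two atoms of mass $2\pi(1-\beta)$, with total $4\pi\beta+4\pi(1-\beta)=4\pi$. With $|z|=\tan(r/2)^{1/\beta}$ we have $dr/(\beta\sin r)=d|z|/|z|$ and $\sin r=2|z|^\beta/(1+|z|^{2\beta})$, so the metric is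
$$\frac{4\beta^2|z|^{2\beta-2}}{(1+|z|^{2\beta})^2}|dz|^2=e^{2u}g_0,\qquad e^u=\beta|z|^{\beta-1}\frac{1+|z|^2}{1+|z|^{2\beta}} .$$
Near $z=0$, $u=-(1-\beta)\log|z|+O(1)$: an atom of curvature of mass $m$ shows up as $-\frac m{2\pi}\log|z|$.

By the Lebesgue decomposition, $\omega=\omega_{\rm ac}+\omega_{\rm sing}$ with respect to $dA_g$. For a football with $\beta<1$, $\omega_{\rm ac}=dA_g$ and $\omega_{\rm sing}$ is the pair of atoms.

The following conjecture appears in Aditya Tiwari, "Minimizers of Laplace eigenvalues under a lower curvature bound", arXiv:2609.02808 (2026): if $k\ge2$ and $g\in\overline{\mathcal C}$ minimizes $f_k$, then $\omega_{\rm ac}=dA_g$, i.e. the curvature density is $K=1$ almost everywhere. We prove that it is true, for every $k\ge1$.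

**Theorem A.** Let $g\in\overline{\mathcal C}$ with $\omega_{\rm ac}\ne dA_g$. Then for every $k\ge1$ there is a smooth $g'\in\mathcal C$ with $\lambda_j(g')<\lambda_j(g)$ for all $1\le j\le k$.

**Corollary.** If $g\in\overline{\mathcal C}$ minimizes $f_k$ for some $k\ge1$, then $\omega_{\rm ac}=dA_g$, i.e. $K=1$ a.e.

**Theorem B.** Let $g\in\overline{\mathcal C}$ minimize $f_k$, $k\ge1$, and put $\sigma=\omega-dA_g\ge0$. Then the closed set $S=\operatorname{supp}\sigma$ has zero area, and on the open, dense, full-measure set $\mathbb S^2\setminus S$ the metric is smooth with $K\equiv1$. If moreover $\lambda_1(g)>2$, there are $\lambda_k$-eigenfunctions $\varphi_1,\dots,\varphi_r$, not all $0$, such that the solution $w$ of $-\Delta_gw-2w=\sum_i\varphi_i^2$ is continuous, $w\le0$ everywhere, and $w=0$ on $S$.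

For the last theorem let $\lambda_1(g)>2$ in Theorem B, let $V$ be the $\lambda_k$-eigenspace with a fixed basis $e_1,\dots,e_d$, and for a symmetric matrix $A$ put $\psi_A=\sum A_{ij}e_ie_j$ and let $w_A$ solve $-\Delta_gw_A-2w_A=\psi_A$. Let
$$\mathcal M=\{A\ge0:\ \operatorname{tr}A=1,\ w_A\le0,\ w_A=0\text{ on }S\}.$$

**Theorem C.** Let $\lambda_1(g)>2$ in Theorem B. The set $\mathcal M$ is compact and nonempty, and if $x_0$ is an accumulation point of $S$, then some $A\in\mathcal M$ has $\psi_A(x_0)=0$. In particular, if $\lambda_k(g)$ is simple with eigenfunction $\varphi$, then off $\{\varphi=0\}$ the metric has only isolated singularities, each an atom of $\omega$ of mass in $(0,2\pi)$.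

**Two cited facts.** The first puts every surface of $\overline{\mathcal C}$ in the form of Section 1.

**(F1)** A two-dimensional limit of metrics in $\mathcal C$ is noncollapsed, hence homeomorphic to $\mathbb S^2$ by Perelman's stability theorem, and is a surface of bounded curvature in Alexandrov's sense. Total angles are positive, because the tangent cone at a point is a two-dimensional cone; hence
$$\omega(\{p\})<2\pi\quad\text{for all }p.$$
By the theorem of Reshetnyak and Huber (Reshetnyak, *Two-dimensional manifolds of bounded curvature*, Geometry IV; Troyanov, *On Alexandrov's surfaces*), combined with uniformization, the surface is isometric to $(\mathbb S^2,d_u)$ with $d_u(x,y)=\inf_\gamma\int_\gamma e^u\,ds_0$ and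
$$dA_g=e^{2u}dA_0,\qquad \omega=dA_0-\Delta_0u. \tag{2}$$
The infimum runs over a class of $g_0$-rectifiable curves from $x$ to $y$ that contains the smooth arcs, and $u$ is the representative defined at every point by (3) below.

**(F2)** (Used only for Theorem B when $\lambda_1(g)=2$.) Ketterer, *Obata's rigidity theorem for metric measure spaces* (2015): equality $\lambda_1=2$ in RCD$^*(1,2)$ forces a spherical suspension over an RCD$^*(0,1)$ space of diameter $\le\pi$. Here RCD$^*(1,2)$ is a synthetic form of "Ricci curvature $\ge1$, dimension $\le2$". It is stable under mGH limits and holds for surfaces in $\mathcal C$, hence in $\overline{\mathcal C}$.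

**Conventions.** $\rho=e^{2u}$; integrals without a measure are against $dA_0$; $\nabla$, $d_0$ and "a.e." refer to $g_0$; $|x-y|$ is chordal distance, and $U_r(x)$ is the open chordal ball.

**The potential formula.** On $\mathbb S^2$, $-\Delta_0\big(-\frac1{2\pi}\log|\cdot-y|\big)=\delta_y-\frac1{4\pi}$, and $\omega(\mathbb S^2)=4\pi$ by integrating (2). Harmonic functions on $\mathbb S^2$ are constant, so
$$u(x)=c-\frac1{2\pi}\int\log|x-y|\,d\omega(y). \tag{3}$$
Hence $u\in L^1$ by Fubini. Moreover $u:\mathbb S^2\to(-\infty,\infty]$ is lower semicontinuous, because $-\log|x-y|$ is an increasing limit of continuous functions and $\omega\ge0$. Since $|x-y|\le2$, $u$ is bounded below, so $\rho\ge c_0>0$ and $d_u\ge c\,d_0$ with $c>0$. The identity $(\mathbb S^2,d_u)\to(\mathbb S^2,d_0)$ is thus a continuous bijection from a compact space to a Hausdorff one, hence a homeomorphism: the two topologies agree.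

**Integrability.** *There is $a\in(1,2)$ with $\rho\in L^a$.* First, there are $r>0$ and $0<m<2\pi$ with $\omega(U_r(x))\le m$ for all $x$. Otherwise there are $x_n$ and $r_n\to0$ with $\omega(U_{r_n}(x_n))\ge2\pi-\frac1n$. Pass to a subsequence $x_n\to x$; every closed ball around $x$ eventually contains $U_{r_n}(x_n)$, so it has $\omega$-mass $\ge2\pi$, whence $\omega(\{x\})\ge2\pi$, against (F1). Choose $a\in(1,2)$ with $am<2\pi$. Fix $x_0$, let $x\in U_{r/2}(x_0)$ and $m_0=\omega(U_r(x_0))$. In (3), the part from $y\notin U_r(x_0)$ is bounded, since there $|x-y|\ge r/2$. If $m_0=0$, $u$ is bounded on $U_{r/2}(x_0)$. If $m_0>0$, Jensen's inequality for the probability measure $d\omega/m_0$ gives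
$$e^{2au(x)}\le C\exp\int_{U_r(x_0)}\Big(-\frac{am_0}\pi\log|x-y|\Big)\frac{d\omega(y)}{m_0}\le C\int_{U_r(x_0)}|x-y|^{-am_0/\pi}\,\frac{d\omega(y)}{m_0},$$
which is integrable in $x$ because $am_0/\pi<2$. Finitely many balls $U_{r/2}(x_0)$ cover $\mathbb S^2$. For a football, $\rho\sim|z|^{2\beta-2}$ near a pole, so near the poles integrability of $\rho^a$ means exactly $a(1-\beta)<1$, i.e. $am<2\pi$ with $m=2\pi(1-\beta)$.

Fix once and for all $1<q<a<2$, and let $q'$ be the conjugate exponent. In dimension two, $W^{1,2}\hookrightarrow L^b$ compactly for every $b<\infty$, $W^{2,q}\hookrightarrow C^0$ compactly, and $W^{2,q}\subset W^{1,s}$ with $s=\frac{2q}{2-q}>2$.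

## 3. Scaling, bumps, and a fat Cantor collar

**Curvature larger than one everywhere.** Suppose $g\in\mathcal C$ has $K\ge1+\epsilon$ everywhere. Take $v=1$: the metric $e^{2t}g$ has curvature $e^{-2t}K\ge1$ for small $t$, and every eigenvalue is multiplied by $e^{-2t}<1$. For example, the sphere of radius $R<1$ minimizes no $f_k$, $k\ge1$.

**Round sphere.** The Lichnerowicz inequality says $\lambda_1\ge2$ for metrics in $\mathcal C$; Section 4 extends this to $\overline{\mathcal C}$. The round sphere has $\lambda_1=\lambda_2=\lambda_3=2$, so it minimizes $f_1,f_2,f_3$ on $\overline{\mathcal C}$, and it has $K=1$.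

**Footballs and the singular part.** For $u$ as in Example 1, $\varphi=\cos r$ satisfies $\varphi''+\cot r\,\varphi'=-2\varphi$. In the coordinate $z$, $\varphi=(1-|z|^{2\beta})/(1+|z|^{2\beta})$ is bounded with $|\nabla\varphi|\sim|z|^{2\beta-1}\in L^2$ near $0$, and similarly near $\infty$. Since points have zero capacity, $-\Delta_0\varphi=2\rho\varphi$ holds weakly on the sphere, and $2$ is an eigenvalue. With the bound $\lambda_1(\rho)\ge2$ of Section 4, which uses only that $e^{2u}\in L^q$ and $dA_0-\Delta_0u\ge e^{2u}dA_0$, we get $\lambda_1=2$, the least possible. So no perturbation that keeps $dA_0-\Delta_0u\ge e^{2u}dA_0$ and $e^{2u}\in L^q$ can lower $\lambda_1$ of a football, although $\omega_{\rm sing}\neq0$ when $\beta<1$. Excess in the singular part need not be removable; the theorem is about the absolutely continuous part.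

**Excess on an open set.** Write $\omega=\kappa\rho\,dA_0+\omega_{\rm sing}$; here $\kappa\ge1$ a.e. Suppose $\kappa\ge1+\epsilon$ a.e. on an open set $U$. The sensible thing is a bump: a smooth $v\ge0$, $v\not\equiv0$, with support in $U$, and $u_t=u+tv$. Off $U$ nothing changes. On $U$, since $\rho\ge c_0$,
$$dA_0-\Delta_0u_t\ge\rho\Big(1+\epsilon-\tfrac t{c_0}\|\Delta_0v\|_\infty\Big)dA_0\ge\rho e^{2tv}dA_0\quad\text{for small }t .$$
So the curvature condition is kept. Also $Q_v(\varphi)=\int\varphi^2v\rho\ge0$, with equality only if $\varphi=0$ on the open set $\{v>0\}$, which for an eigenfunction forces $\varphi\equiv0$ (Lemma 5). So $Q_v$ is positive definite on every eigenspace, and positive eigenvalues strictly decrease (Lemma 7).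

**Where the bump stops.** The hypothesis $\omega_{\rm ac}\ne dA_g$ only gives a *measurable* set $\{\kappa\ge1+\epsilon\}$ of positive measure.

**Example 2 (a fat Cantor collar).** Let $E'\subset[\frac12,\frac9{10}]$ be compact, nowhere dense, of positive length. Let $\kappa=1+\frac1{10}1_{E'}$ and let $f$ solve $f''=-\kappa f$, $f(0)=0$, $f'(0)=1$. While $f\ge0$ it is concave, so $f\le r$, and on $[0,1]$ we get $f'\ge1-1.1\cdot\frac12>0$. While $f\ge0$, also $(f'\sin r-f\cos r)'=(f''+f)\sin r\le0$, so $f'\sin r\le f\cos r$. Hence $f'$ has a first zero $r_0\in(1,\frac\pi2]$. Reflect: $f(2r_0-r)=f(r)$. The metric $dr^2+f^2d\theta^2$ on $0\le r\le2r_0$ is smooth near the poles (there $f$ is the sine of the distance to the pole), is $C^{1,1}$, and has curvature $-f''/f$, equal to $\frac{11}{10}$ a.e. on the compact nowhere dense collar $E$ swept out by $E'$ and its reflection, and $1$ off $E$. It lies in $\overline{\mathcal C}$: take smooth $\kappa_n$ with $1\le\kappa_n\le\frac{11}{10}$, $\kappa_n=1$ off $[0.4,1]$, $\kappa_n\to\kappa$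 in $L^1$. The corresponding $f_n$ converge to $f$ in $C^1$, equal $\sin r$ on $[0,0.4]$, and their first critical points $r_n$ converge to $r_0$, because $f''(r_0)=-f(r_0)<0$. Near $r_n$, $f_n$ is a multiple of $\cos(r-r_n)$, so the reflected metrics are smooth, with $K=\kappa_n\ge1$. The maps $(r,\theta)\mapsto(rr_n/r_0,\theta)$ on the first halves, reflected, have bi-Lipschitz constants tending to $1$.

A continuous $v$ that vanishes off this $E$ vanishes on a dense set, so $v\equiv0$: *there is no bump in $E$*. Enlarging the support a little does not help. At points outside $E$ there is no excess, so there the first-order condition is $Lv\ge0$, i.e. $-\Delta_0v\ge2\rho v$. If $v\ge0$, $v$ must be superharmonic outside $E$, however small the part of its support outside $E$ is, while a compactly supported bump has $\int\Delta_0v=0$ and is subharmonic near parts of its edge.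

**What to give up.** The bump obeyed $v\ge0$, which is more than needed: we only need $Q_v$ positive definite on finitely many finite-dimensional spaces. So keep exactly the curvature requirement, in the form
$$Lv=\rho\eta,\qquad \eta\in L^\infty,\ \eta=0\text{ off }E,$$
with $\eta$ of any sign, and drop all control of the sign of $v$. Such $v$ do not vanish off $E$ and exist for every $E$ of positive measure. Whether some $Q_v$ is positive definite is then a question in finite dimensions, and it has a dual form. An obstruction turns out to be a function $w$ with $Lw=\rho\sum\varphi_l^2$ that agrees on $E$ with an element of $\ker L$. Second derivatives of a function vanish a.e. on its zero set, so this forces $\sum\varphi_l^2=0$ on $E$, which unique continuation excludes. The next three sections supply the tools, and Section 7 carries this out.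

## 4. Eigenvalues that depend only on the density

For $0<\rho\in L^q$ put $B_\rho(\varphi)=\int\varphi^2\rho$ and
$$\lambda_k(\rho)=\min_{\dim X=k+1}\ \max_{0\ne\varphi\in X}\frac{D(\varphi)}{B_\rho(\varphi)},\qquad X\subset W^{1,2}. \tag{4}$$
We need: discreteness, continuity in $\rho$, a smoothing that preserves $K\ge1$, and the equality $f_k(g)=\lambda_k(\rho)$.

**Coercivity.** There is $C$ with
$$\|\varphi\|_{W^{1,2}}^2\le C\,(D+B_\rho)(\varphi). \tag{5}$$
If not, there are $\varphi_n$ of norm $1$ with $(D+B_\rho)(\varphi_n)\to0$. A subsequence converges in $L^2$ and in $L^{2q'}$, and $\nabla\varphi_n\to0$ in $L^2$, so it converges in $W^{1,2}$ to a constant of norm $1$. By Hölder, $B_\rho$ passes to the limit, so this nonzero constant has $B_\rho=0$, which is impossible.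

By Hölder and Sobolev, $B_\rho(\varphi)\le\|\rho\|_q\|\varphi\|_{2q'}^2$, so $D+B_\rho$ is a Hilbert norm on $W^{1,2}$ equivalent to the usual one, and $B_\rho$ is a compact form with respect to it. The spectral theorem for compact operators gives discrete eigenvalues $\lambda_k(\rho)$, the formula (4), and eigenspaces orthogonal for $D$ and $B_\rho$. Since $D(\varphi)=0$ only for constants, $\lambda_1(\rho)>0$. For smooth $u$, $\lambda_k(e^{2u})=\lambda_k(e^{2u}g_0)$ by conformal invariance of $D$.

**Lemma 1.** If $\rho_n\to\rho$ in $L^q$, all positive a.e., then $\lambda_k(\rho_n)\to\lambda_k(\rho)$.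

*Proof.* By Hölder and (5),
$$|B_{\rho_n}-B_\rho|(\varphi)\le\|\rho_n-\rho\|_q\|\varphi\|_{2q'}^2\le\epsilon_n(D+B_\rho)(\varphi),\qquad\epsilon_n\to0 .$$
Let $\lambda=\lambda_k(\rho)$. On the span of the first $k+1$ $\rho$-eigenfunctions, $D\le\lambda B_\rho$, so $B_{\rho_n}\ge(1-\epsilon_n(1+\lambda))B_\rho$ and $D\le\lambda(1-\epsilon_n(1+\lambda))^{-1}B_{\rho_n}$. Thus $\limsup\lambda_k(\rho_n)\le\lambda$. Conversely let $\Lambda$ bound $\lambda_k(\rho_n)$ for large $n$. On the span of the first $k+1$ $\rho_n$-eigenfunctions, $D\le\lambda_k(\rho_n)B_{\rho_n}\le\Lambda B_{\rho_n}$, so $B_{\rho_n}\le(1+\epsilon_n)B_\rho+\epsilon_n\Lambda B_{\rho_n}$, and $D\le\lambda_k(\rho_n)\frac{1+\epsilon_n}{1-\epsilon_n\Lambda}B_\rho$. Hence $\lambda_k(\rho)\le\lambda_k(\rho_n)\frac{1+\epsilon_n}{1-\epsilon_n\Lambda}$. $\square$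

**Lemma 2 (smoothing preserves $K\ge1$).** Let $u\in L^1$, $e^{2u}\in L^q$, and $dA_0-\Delta_0u=\mu$ with $\mu$ a measure, $\mu\ge e^{2u}dA_0$. Let $P_\varepsilon$ be the heat semigroup of $g_0$ and $u_\varepsilon=P_\varepsilon u$. Then $e^{2u_\varepsilon}g_0$ is smooth with $K\ge1$, and $e^{2u_\varepsilon}\to e^{2u}$ in $L^q$ along a sequence $\varepsilon\to0$.

*Proof.* $P_\varepsilon$ is integration against a smooth positive symmetric kernel whose integral in each variable is $1$, and it commutes with $\Delta_0$. So $u_\varepsilon$ is smooth, and by positivity and Jensen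
$$1-\Delta_0u_\varepsilon=P_\varepsilon\mu\ge P_\varepsilon(e^{2u})\ge e^{2P_\varepsilon u}=e^{2u_\varepsilon},$$
that is, $K=e^{-2u_\varepsilon}(1-\Delta_0u_\varepsilon)\ge1$. Since $u_\varepsilon\to u$ in $L^1$ and $P_\varepsilon(e^{2u})\to e^{2u}$ in $L^q$, both converge a.e. along a sequence. Now $|e^{2u_\varepsilon}-e^{2u}|^q\le2^q\big(P_\varepsilon(e^{2u})^q+e^{2qu}\big)$, the right side converges in $L^1$ and a.e., and the left side tends to $0$ a.e. Fatou's lemma applied to right side minus left side gives $\int|e^{2u_\varepsilon}-e^{2u}|^q\to0$. $\square$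

By Lemmas 1 and 2 and the Lichnerowicz inequality for smooth metrics, $\lambda_1(e^{2u})\ge2$ for every $u$ as in Lemma 2.

**Cheeger energy.** For a $d_u$-Lipschitz $f$ let $\operatorname{lip}f(x)=\limsup_{y\to x}|f(y)-f(x)|/d_u(x,y)$. The Cheeger energy ${\rm Ch}(f)$ of $(\mathbb S^2,d_u,\rho\,dA_0)$ is the infimum of $\liminf\int(\operatorname{lip}f_n)^2\rho$ over $d_u$-Lipschitz $f_n\to f$ in $L^2(\rho)$. A diagonal argument shows that it is lower semicontinuous in $L^2(\rho)$. For $u$ smooth and $f$ smooth, $\operatorname{lip}f=e^{-u}|\nabla f|$ and $\int(\operatorname{lip}f)^2\rho=D(f)$.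

**Lemma 3.** For $g\in\overline{\mathcal C}$ as in (F1), the Cheeger energy is $D$ with domain $W^{1,2}$. Hence $f_k(g)=\lambda_k(\rho)$.

*Proof.* **Step 1: $D\le{\rm Ch}$.** Let $f$ be $d_u$-Lipschitz. In a stereographic chart write $g_0=e^{2\tau}|dz|^2$, and let $e$ be a unit vector. Since $\rho\in L^1$, $e^{u+\tau}\in L^2_{\rm loc}(dz)$, so for almost every line $\gamma(s)$ parallel to $e$ the function $e^{u+\tau}$ is integrable on compact segments. Segments are admissible curves, so
$$d_u(\gamma(s),\gamma(s'))\le\Big|\int_s^{s'}e^{u+\tau}\Big|$$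
and $f\circ\gamma$ is absolutely continuous. At every $s$ where the integral is differentiable with derivative $e^{u+\tau}$ and $f\circ\gamma$ is differentiable,
$$|f(\gamma(s'))-f(\gamma(s))|\le\big(\operatorname{lip}f(\gamma(s))+o(1)\big)\,d_u(\gamma(s'),\gamma(s)),$$
and dividing by $|s'-s|$ gives $|\partial_ef|\le e^{u+\tau}\operatorname{lip}f$. With the two coordinate directions: the continuous function $f$ is absolutely continuous on almost all lines, with partial derivatives in $L^2_{\rm loc}$, so $f\in W^{1,2}$ (use two charts). With a countable dense set of directions: the Euclidean gradient satisfies $|\nabla f|\le e^{u+\tau}\operatorname{lip}f$ a.e. Squaring and integrating, $D(f)\le\int(\operatorname{lip}f)^2\rho$. Now let $f_n\to f$ in $L^2(\rho)$ with $\liminf\int(\operatorname{lip}f_n)^2\rho<\infty$. Since $\rho\ge c_0$, $f_n\to f$ in $L^2$, and by weak lower semicontinuity $f\in W^{1,2}$ with $D(f)\le\liminf D(f_n)\le\liminf\int(\operatorname{lip}f_n)^2\rho$.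

**Step 2: ${\rm Ch}\le D$.** Let $\varphi\in C^1(\mathbb S^2)$; it is $d_u$-Lipschitz as $d_u\ge c\,d_0$. Let $d_0(x,y)<r$. A curve from $x$ to $y$, followed until its $d_0$-distance from $x$ first equals $d_0(x,y)$, stays in the $d_0$-ball of radius $r$ around $x$ and has $g_0$-length at least $d_0(x,y)$. So $d_u(x,y)\ge e^{\inf u}d_0(x,y)$, with the infimum over that ball. Dividing, and letting $y\to x$ and then $r\to0$, lower semicontinuity of $u$ gives $\operatorname{lip}\varphi\le e^{-u}|\nabla\varphi|$. So ${\rm Ch}(\varphi)\le\int(\operatorname{lip}\varphi)^2\rho\le D(\varphi)$. As $C^1$ is dense in $W^{1,2}$ and $W^{1,2}\hookrightarrow L^{2q'}\hookrightarrow L^2(\rho)$, lower semicontinuity of ${\rm Ch}$ gives ${\rm Ch}\le D$ on $W^{1,2}$.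

The eigenvalues agree by min–max. $\square$

From now on $g\leftrightarrow u$, $\rho=e^{2u}$, $B=B_\rho$. Together with the remark after Lemma 2, $\lambda_1(g)\ge2$ for all $g\in\overline{\mathcal C}$. An eigenfunction satisfies $-\Delta_0\varphi=\lambda\rho\varphi$ weakly; $\varphi\in L^b$ for all $b<\infty$ and $\rho\in L^a$ with $a>q$, so $\rho\varphi\in L^q$ and elliptic regularity gives $\varphi\in W^{2,q}\subset C^0$.

## 5. Solvability, unique continuation, and zero sets

**Lemma 4.** $L=-\Delta_0-2\rho:W^{2,q}\to L^q$ is Fredholm of index $0$. Its kernel $N$ is the eigenspace of eigenvalue $2$ (possibly $\{0\}$), and its range is $\{F\in L^q:\int Fn=0\ \forall n\in N\}$. Moreover $L$ is symmetric, $\int(Lv)w=\int v\,Lw$ on $W^{2,q}$, and $L(-\frac12)=\rho$, $\int n\rho=0$ for $n\in N$.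

*Proof.* $L=(-\Delta_0+1)-(1+2\rho)$, where $-\Delta_0+1:W^{2,q}\to L^q$ is an isomorphism and multiplication by $1+2\rho\in L^q$ is compact, as it factors through the compact inclusion $W^{2,q}\hookrightarrow C^0$. So $L$ is Fredholm of index $0$. The kernel is as stated because eigenfunctions are in $W^{2,q}$. Since $W^{2,q}\subset W^{1,2}\cap C^0$, $\int(-\Delta_0v)w=\int\nabla v\cdot\nabla w$ by density of smooth functions, which gives symmetry. So the range, closed of codimension $\dim N$, lies in the annihilator of $N$, which has codimension $\dim N$ too; they are equal. Finally $2\int n\rho=-\int\Delta_0n=0$. $\square$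

**Lemma 5 (unique continuation).** If $\varphi\in W^{2,q}$, $-\Delta_0\varphi=\lambda\rho\varphi$, $\lambda\ge0$, and $\varphi=0$ on a set of positive measure, then $\varphi\equiv0$.

*Proof.* **Step 1: a positive local solution.** Its purpose is to divide $\varphi$ by it. Work in a stereographic chart, in a disc $\mathbb D_r$ of radius $r$ with center in $\{|z|\le1\}$. The equation is $-\Delta\varphi=b\varphi$ with the flat Laplacian and $b=\lambda\rho e^{2\tau}\ge0$, $b\in L^q(\{|z|<2\})$. The Dirichlet Green function of $\mathbb D_r$ satisfies $0\le G_r(x,y)\le\frac1{2\pi}\log\frac{2r}{|x-y|}$, since its harmonic part has boundary values $\frac1{2\pi}\log|x-y|\le\frac1{2\pi}\log2r$. By scaling, $\|G_r(x,\cdot)\|_{L^{q'}}\le Cr^{2/q'}$. So $T:z\mapsto\int G_r(\cdot,y)b(y)z(y)\,dy$ maps $C(\overline{\mathbb D_r})$ to itself with norm $\le Cr^{2/q'}\|b\|_q\le\frac13$ for $r\le r_0$, uniformly in the center. Then $z=(1-T)^{-1}T1$ satisfies $\|z\|_\infty\le\frac{1/3}{1-1/3}=\frac12$. Put $h=1+z\in[\frac12,\frac32]$. As $z=Th$, $h\in W^{2,q}$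 and $-\Delta h=bh$.

**Step 2: a quasiregular map.** Let $s=\frac{2q}{2-q}>2$, so that $\varphi,h\in W^{1,s}\cap C^0$ and $f=\varphi/h\in W^{1,s}$. The field $h^2\nabla f=h\nabla\varphi-\varphi\nabla h$ lies in $L^s$. It lies in $W^{1,1}$ as well, because products of first derivatives are in $L^{s/2}$ and $hD^2\varphi,\varphi D^2h\in L^q$. Its divergence is
$$h\Delta\varphi-\varphi\Delta h=-hb\varphi+\varphi bh=0 .$$
By the Poincaré lemma on the disc there is $\hat f\in W^{1,s}(\mathbb D_r)$ with $\hat f_x=-h^2f_y$, $\hat f_y=h^2f_x$. Let $F=f+i\hat f\in W^{1,s}$, which is continuous because $s>2$. Its Jacobian is $J_F=f_x\hat f_y-f_y\hat f_x=h^2|\nabla f|^2$, and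
$$|\nabla f|^2+|\nabla\hat f|^2=(1+h^4)|\nabla f|^2=(h^{-2}+h^2)J_F\le\tfrac{17}4J_F,$$
as $h^{-2}+h^2$ is largest at $h=\frac12$ on $[\frac12,\frac32]$. A map in $W^{1,2}_{\rm loc}$ with such a bound is called *quasiregular*; with constant $2$ in place of $\frac{17}4$ the condition would be the Cauchy–Riemann equations.

**Step 3: reduction to harmonic functions.** By Stoilow factorization (Astala–Iwaniec–Martin, *Elliptic PDE and Quasiconformal Mappings*, §5.5), $F=H\circ\chi$ with $\chi$ a quasiconformal homeomorphism of $\mathbb D_r$ onto a domain and $H$ holomorphic. If $\varphi=0$ on a set of positive measure in $\mathbb D_r$, then $f=\operatorname{Re}F=0$ there, so the harmonic function $\operatorname{Re}H$ vanishes on the $\chi$-image of this set. The image has positive measure, because quasiconformal maps and their inverses preserve null sets. A harmonic function on a domain that is not identically zero has a null zero set, so $\operatorname{Re}H\equiv0$ and $\varphi\equiv0$ on $\mathbb D_r$.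

**Step 4: from discs to the sphere.** Finitely many such discs, in two charts, cover $\mathbb S^2$. On one of them $\varphi$ vanishes on a set of positive measure, hence identically, hence on every disc that overlaps it, and so everywhere by connectedness. $\square$

**Lemma 6.** If $w\in W^{2,q}$, $Lw=\rho\psi$, and $w=0$ a.e. on a measurable set $E$, then $\psi=0$ a.e. on $E$.

*Proof.* A Sobolev function has zero gradient a.e. on its zero set. So $\nabla w=0$ a.e. on $\{w=0\}$. Apply the same fact in a chart to the first derivatives of $w$, which are in $W^{1,q}$: $D^2w=0$ a.e. on $\{w=0\}$. So $\rho\psi=-\Delta_0w-2\rho w=0$ a.e. on $E$, and $\rho>0$. $\square$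

For the Cantor collar this is the decisive point: $E$ has no interior, yet vanishing on $E$ still forces second derivatives to vanish a.e. on $E$.

## 6. Lowering a multiple eigenvalue

If an eigenvalue is multiple, or has others below it, first-order gain on its eigenspace must be shown to survive the interaction with lower eigenspaces.

**Lemma 7.** Let $\lambda>0$ be an eigenvalue for $\rho$, $V$ its eigenspace, and $W$ the sum of the eigenspaces with smaller eigenvalue. Let $0<\rho_t\in L^q$ for small $t>0$.

(a) If for some $C$ and some $\varepsilon_t>0$ with $\varepsilon_t\to0$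
$$B_{\rho_t}(\xi+\theta)\ge(1-Ct)B(\xi)+(1+\varepsilon_t)B(\theta)\qquad(\xi\in W,\ \theta\in V), \tag{6}$$
then for small $t>0$, $\lambda_j(\rho_t)<\lambda$ for every $j$ with $\lambda_j(\rho)=\lambda$.

(b) Condition (6) holds, for small $t$ and with $\varepsilon_t=ct$, $c>0$, if $B_{\rho_t}(\varphi)\ge B(\varphi)+2tQ(\varphi)-o(t)B(\varphi)$ on $W\oplus V$, where $Q$ is a quadratic form on $W\oplus V$ that is positive definite on $V$.

*Proof.* (a) Let $\lambda'<\lambda$ be the largest eigenvalue on $W$. Since $\lambda(1-Ct)/(1+\varepsilon_t)\to\lambda>\lambda'$, for small $t$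
$$D(\xi+\theta)\le\lambda'B(\xi)+\lambda B(\theta)\le\frac\lambda{1+\varepsilon_t}\big[(1-Ct)B(\xi)+(1+\varepsilon_t)B(\theta)\big]\le\frac\lambda{1+\varepsilon_t}B_{\rho_t}(\xi+\theta).$$
As $\dim(W\oplus V)\ge j+1$, (4) gives $\lambda_j(\rho_t)\le\lambda/(1+\varepsilon_t)<\lambda$.

(b) There are $c,M>0$ with $Q\ge2cB$ on $V$ and $|Q(\varphi,\varphi')|\le M\sqrt{B(\varphi)B(\varphi')}$ on the finite-dimensional space $W\oplus V$. So
$$Q(\xi+\theta)\ge2cB(\theta)-2M\sqrt{B(\xi)B(\theta)}-MB(\xi)\ge cB(\theta)-\big(M+\tfrac{M^2}c\big)B(\xi).$$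
Insert this and $B(\xi+\theta)=B(\xi)+B(\theta)$: the coefficient of $B(\theta)$ is $1+2ct-o(t)\ge1+ct$, that of $B(\xi)$ is $\ge1-Ct$, for small $t$. $\square$

## 7. Duality on the excess set: proof of Theorem A

Since $\rho>0$ a.e., singularity with respect to $dA_g$ and to $dA_0$ coincide. Write $\omega=\kappa\rho\,dA_0+\omega_{\rm sing}$; $\omega\ge dA_g$ means $\kappa\ge1$ a.e. and $\omega_{\rm sing}\ge0$. Suppose $\omega_{\rm ac}\ne dA_g$. Then for some $\epsilon>0$ the set $E=\{\kappa\ge1+\epsilon\}$ has positive measure. Let $V_1,\dots,V_s$ be the eigenspaces of the distinct positive eigenvalues $\le\lambda_k(\rho)$, and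
$$\mathcal V_0=\{v\in W^{2,q}:\ Lv=\rho\eta,\ \eta\in L^\infty,\ \eta=0\text{ off }E\},\qquad Q_v(\varphi)=\int\varphi^2v\rho .$$

**Step 1 (finding the direction).** *There is $v_0\in\mathcal V_0$ with $Q_{v_0}$ positive definite on each $V_i$.* This step fulfils the first wish of Section 1 without any sign of $v_0$.

*The dual statement.* Suppose not. The linear subspace $\{(Q_v|_{V_i})_i:v\in\mathcal V_0\}$ of $\bigoplus_i\mathrm{Sym}(V_i)$ misses the open convex cone of tuples of positive definite forms. By Hahn–Banach there is a nonzero linear functional that is $\ge0$ on this cone and bounded above on the subspace, hence zero on the subspace; by closure it is $\ge0$ on tuples of positive semidefinite forms. In bases, the functional is $(Q_i)\mapsto\sum_i\operatorname{tr}(A_iQ_i)$ with symmetric $A_i$; testing on rank-one forms in a single slot shows $A_i\ge0$. Diagonalizing the $A_i$, we get eigenfunctions $\varphi_1,\dots,\varphi_r\in\bigcup_iV_i$, not all $0$, such that the functional is $\sum_lQ(\varphi_l)$. With the bounded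 function $\psi=\sum_l\varphi_l^2$,
$$\int\psi v\rho=0\qquad\forall v\in\mathcal V_0. \tag{7}$$

*The function $w$.* Taking $\eta=0$ shows $N\subset\mathcal V_0$, so $\int n\psi\rho=0$ for $n\in N$. By Lemma 4 there is $w\in W^{2,q}$ with $Lw=\rho\psi$. For $v\in\mathcal V_0$, symmetry turns (7) into
$$0=\int(Lw)v=\int w\,Lv=\int_Ew\eta\rho. \tag{8}$$
By Lemma 4, every $\eta\in L^\infty$ that vanishes off $E$ and has $\int_E\eta n\rho=0$ for all $n\in N$ occurs here.

*$w$ agrees on $E$ with an element of $N$.* Choose $n^*\in N$ such that $n^*|_E$ is the $L^2(E,\rho\,dA_0)$-projection of $w|_E$ onto the finite-dimensional space $N|_E$. Then $\eta=(w-n^*)1_E$ is bounded and orthogonal to $N|_E$, so it is admissible. By (8), $\int_Ew(w-n^*)\rho=0$, and by orthogonality $\int_En^*(w-n^*)\rho=0$. Subtracting, $\int_E(w-n^*)^2\rho=0$, so $w=n^*$ a.e. on $E$.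

*Contradiction.* $L(w-n^*)=\rho\psi$ and $w-n^*=0$ a.e. on $E$. By Lemma 6, $\psi=0$ a.e. on $E$, so every $\varphi_l$ vanishes a.e. on $E$, a set of positive measure. By Lemma 5, all $\varphi_l\equiv0$, a contradiction.

**Step 2 (keeping curvature at least one).** This step pays for the second-order term in (1) by a slight shrinking. Let $Lv_0=\rho\eta$ and $v=v_0-\delta/2$, with $\delta>0$ so small that $Q_v=Q_{v_0}-\frac\delta2B$ is still positive definite on each $V_i$. By Lemma 4, $Lv=\rho(\eta+\delta)$, i.e. $-\Delta_0v=\rho(2v+\eta+\delta)$, and $v$ is bounded. Let $u_t=u+tv$, $t>0$. Then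
$$dA_0-\Delta_0u_t=\omega_{\rm sing}+\rho\big(\kappa+t(2v+\eta+\delta)\big)dA_0 .$$
Off $E$, where $\eta=0$ and $\kappa\ge1$,
$$\kappa+t(2v+\delta)\ge1+2tv+t\delta\ge e^{2tv}\quad\text{for small }t,$$
since $e^{2tv}-1-2tv\le2t^2\|v\|_\infty^2e^{2t\|v\|_\infty}\le t\delta$. On $E$,
$$\kappa+t(2v+\eta+\delta)\ge1+\epsilon-t(2\|v\|_\infty+\|\eta\|_\infty)\ge e^{2t\|v\|_\infty}\quad\text{for small }t.$$
As $\omega_{\rm sing}\ge0$ and $\rho e^{2tv}=e^{2u_t}$,
$$dA_0-\Delta_0u_t\ge e^{2u_t}dA_0. \tag{9}$$

**Step 3 (lower eigenvalues, then smooth).** Let $\rho_t=\rho e^{2tv}\in L^q$. From $\rho_t\ge\rho(1+2tv)$ we get $B_{\rho_t}\ge B+2tQ_v$. Lemma 7 with $Q=Q_v$, applied to each of the finitely many eigenvalues belonging to $V_1,\dots,V_s$, gives for some small $t>0$, also small enough for (9), $\lambda_j(\rho_t)<\lambda_j(\rho)$ for $1\le j\le k$. By (9), Lemma 2 applies to $u_t\in L^1$: the metrics $e^{2P_\varepsilon u_t}g_0$ are in $\mathcal C$ and their densities converge to $\rho_t$ in $L^q$ along a sequence. By Lemma 1, one of them,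 $g'$, has $\lambda_j(g')<\lambda_j(\rho)=\lambda_j(g)$ for $1\le j\le k$, the equality by Lemma 3. This proves Theorem A. $\blacksquare$

**Proof of the Corollary.** If $g$ minimizes $f_k$, then $f_k(g)\le f_k(g')$ for all $g'\in\mathcal C$. So the conclusion of Theorem A fails for $g$, and hence $\omega_{\rm ac}=dA_g$, i.e. $K=1$ a.e. In particular the conjecture holds. $\blacksquare$

## 8. Spending singular excess: proof of Theorem B

Let $g$ minimize $f_k$, $\lambda=\lambda_k(g)$, $\sigma=\omega-\rho\,dA_0\ge0$, $S=\operatorname{supp}\sigma$. Theorem A says that $\sigma$ is singular. Theorem B says more: even the *closed* support of $\sigma$ is null. For that we spend $\sigma$ itself, through equations $Lv=-h\sigma$ with measures on the right.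

Recall $\lambda_1(g)\ge2$. If $\lambda_1(g)=2$, (F2) says that the surface is a suspension over an RCD$^*(0,1)$ space of diameter $\le\pi$. Being homeomorphic to $\mathbb S^2$, it is a suspension over a circle of length $\le2\pi$, that is, a football. Then $\sigma$ consists of at most two atoms, so $S$ has at most two points, and Step 4 below finishes this case. Assume from here on, until Step 4, that $\lambda_1(g)>2$. Then $N=0$ and $L:W^{2,q}\to L^q$ is invertible.

**Step 1 (solving $Lv=\eta$ for measures).** Let $\eta=f\rho\,dA_0+h\sigma$ with $f,h$ bounded Borel. Put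
$$p(x)=-\frac1{2\pi}\int\log|x-y|\,h\,d\sigma(y),\qquad c_h=\frac1{4\pi}\int h\,d\sigma,$$
so $-\Delta_0p=h\sigma-c_h\,dA_0$. We claim $e^{s|p|}\in L^1$ for some $s>0$. If $\sigma=0$, $p=0$. Otherwise let $m=\sigma(\mathbb S^2)$; Jensen gives
$$e^{s|p(x)|}\le\int e^{\gamma|\log|x-y||}\,\frac{d\sigma(y)}m\le\int\big(|x-y|^{-\gamma}+2^\gamma\big)\frac{d\sigma(y)}m,\qquad\gamma=\frac{s\,m\|h\|_\infty}{2\pi},$$
integrable when $\gamma<2$. So $p\in L^b$ for all $b<\infty$, and $\rho p\in L^q$ by Hölder, as $\rho\in L^a$, $a>q$. Let $r\in W^{2,q}$ solve $Lr=f\rho+2\rho p+c_h$ and set $v=p+r$. Then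
$$-\Delta_0v-2\rho v=(h\sigma-c_h-2\rho p)+(f\rho+2\rho p+c_h)=\eta$$
in distributions, and $e^{s|v|}\in L^1$ because $r$ is bounded. Testing with smooth $w$ and using density of $C^\infty$ in $W^{2,q}$ (then $w$ converges uniformly, $Lw$ in $L^q$, and $v\in L^{q'}$),
$$\int(Lw)\,v=\int w\,d\eta\qquad(w\in W^{2,q}). \tag{10}$$
As $L$ is onto $L^q$, (10) determines $v$ from $\eta$, so we may write $v=L^{-1}\eta$; it is linear in $\eta$, and zero only if $\eta=0$. Finally, if $h\le0$, then $p\le\frac{\log2}{2\pi}\int|h|\,d\sigma$, so $v\le M<\infty$.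

Let $\mathcal K=\{f\rho\,dA_0-h\sigma:\ f,h\ge0\text{ bounded Borel}\}$, a convex cone. Its elements are the first-order changes of excess that are allowed: increase anywhere, and decrease at most proportionally to $\sigma$.

**Step 2 (no gain in an allowed direction).** *Claim 1: for no $\eta\in\mathcal K$ is $Q_v$, $v=L^{-1}\eta$, positive definite on $V$.* Suppose it is, for $\eta=f\rho\,dA_0-h\sigma$. Replace $v$ by $v-\delta/2$ with $\delta>0$ small: now $Lv=\eta+\delta\rho$, $Q_v$ is still positive definite on $V$, and $v\le M$ with some $M\ge0$. Since $v$ may be unbounded below, the second-order error cannot be absorbed by the constant $\delta$ as stated in Section 7; we cancel it. Put $E_t=\rho(e^{2tv}-1-2tv)$. From $0\le e^\tau-1-\tau\le\frac{\tau^2}2e^{\max(\tau,0)}$ we have $0\le E_t\le2t^2\rho v^2e^{2tM}$, so $\|E_t\|_q\le Ct^2$ for $t\le1$ by Hölder. Let $y_t=L^{-1}E_t\in W^{2,q}$, so $\|y_t\|_\infty\le Ct^2$. For $u_t=u+tv+y_t$,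
$$\begin{aligned}dA_0-\Delta_0u_t&=(1-th)\sigma+\rho\big[1+2tv+tf+t\delta+2y_t+(e^{2tv}-1-2tv)\big]dA_0\\&=(1-th)\sigma+\rho\big[e^{2tv}+2y_t+tf+t\delta\big]dA_0 .\end{aligned}$$
Since $e^{2tv}\le e^{2tM}$, $e^{2tv}(e^{2y_t}-1)-2y_t=O(t^2)$ uniformly, which is $\le t\delta$ for small $t$. As $f\ge0$ and $1-th\ge0$ for small $t$,
$$dA_0-\Delta_0u_t\ge\rho e^{2tv+2y_t}dA_0=e^{2u_t}dA_0 .$$
Moreover $u_t\in L^1$, $\rho_t=e^{2u_t}\le\rho e^{2tM+2\|y_t\|_\infty}\in L^q$, and $\rho_t\ge\rho(1+2tv+2y_t)$, so $B_{\rho_t}\ge B+2tQ_v-Ct^2B$. Lemma 7 gives $\lambda_k(\rho_t)<\lambda$ for small $t$. By Lemmas 2, 1 and 3, some smooth metric in $\mathcal C$ has $k$-th eigenvalue below $\lambda=f_k(g)$, against minimality.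

**Step 3 (the multiplier).** By Claim 1 the convex cone $\{Q_{L^{-1}\eta}|_V:\eta\in\mathcal K\}$ misses the open cone of positive definite forms in $\mathrm{Sym}(V)$. Separating, there is $A\ne0$ with $\operatorname{tr}(AQ)\ge0$ for positive definite $Q$, so $A\ge0$, and $\operatorname{tr}(AQ_v)\le0$ for $v=L^{-1}\eta$, $\eta\in\mathcal K$. Diagonalizing, $\operatorname{tr}(AQ)=\sum Q(\varphi_i)$ with $\varphi_i\in V$, not all $0$, and $\psi_A=\sum\varphi_i^2$. Put $w_A=L^{-1}(\rho\psi_A)\in W^{2,q}\subset C^0$; since $\Delta_g=\rho^{-1}\Delta_0$, this is the solution of $-\Delta_gw-2w=\psi_A$. By (10), $\operatorname{tr}(AQ_v)=\int\rho\psi_Av=\int w_A\,d\eta$. So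
$$\int w_A\,(f\rho\,dA_0-h\,d\sigma)\le0\qquad\text{for all bounded Borel }f,h\ge0. \tag{11}$$
With $h=0$: $w_A\le0$ a.e., hence everywhere by continuity. With $f=0$: $\int w_Ah\,d\sigma\ge0$ for all $h\ge0$, so $w_A=0$ $\sigma$-a.e. The open set $\{w_A\ne0\}$ is then $\sigma$-null, so it misses $S$: $w_A=0$ on $S$. This is the second assertion of Theorem B.

By Lemma 6, $\psi_A=0$ a.e. on $\{w_A=0\}\supset S$. The $\varphi_i$ are not all $0$, so Lemma 5 shows that $S$ is a null set for $dA_0$, hence for $dA_g$.

**Step 4 (smoothness off $S$).** In both cases $S$ is closed and null, so its complement is open, dense and of full measure. On $\mathbb S^2\setminus S$ we have $1-\Delta_0u=e^{2u}$ with $e^{2u}\in L^a$, $a>1$. So $u\in W^{2,a}_{\rm loc}\subset C^{0,\alpha}_{\rm loc}$. Then $e^{2u}\in C^{0,\alpha}_{\rm loc}$, $u\in C^{2,\alpha}_{\rm loc}$, and so on: $u\in C^\infty$. Thus $g$ is smooth there with $K=e^{-2u}(1-\Delta_0u)=1$. $\blacksquare$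

## 9. Second variation at accumulation points of $S$: proof of Theorem C

Keep $\lambda_1(g)>2$, so that $L$ is invertible, and let $W$ be the sum of the eigenspaces with eigenvalue $<\lambda$. At first order only decreases $-h\sigma$ and increases $f\rho$ were used. Near an accumulation point of $S$ there is an infinite-dimensional supply of changes $h_1\sigma$ with $h_1$ of *any* sign. Infinitely many of them have no first-order effect on the eigenvalue, and then the second-order effect decides.

**Step 1 (the set $\mathcal M$).** The map $A\mapsto(\psi_A,w_A)\in C^0\times C^0$ is linear on a finite-dimensional space, hence continuous, so $\mathcal M$ is compact. It is nonempty by Step 3 of Section 8, after scaling the trace. More precisely, the argument after (11) shows: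
$$0\ne A\ge0,\quad\int w_A\,d\eta\le0\ \ \forall\eta\in\mathcal K\ \ \Longrightarrow\ \ \frac A{\operatorname{tr}A}\in\mathcal M. \tag{12}$$

**Step 2 (the second-order inequality).** *Claim 2: let $\eta_1=h_1\sigma$ with $h_1$ bounded Borel of any sign, $v=L^{-1}\eta_1$, and suppose $\int\varphi\varphi'v\rho=0$ for all $\varphi\in V$, $\varphi'\in W\oplus V$. Then $\int(2w_A+\psi_A)v^2\rho\le0$ for some $A\in\mathcal M$.*

*Exact curvature along a corrected path.* Let $\eta_2=f_2\rho\,dA_0-h_2\sigma\in\mathcal K$, $z_2=L^{-1}\eta_2$, and $Z_t=tv+t^2z_2$. We look for a small $y$ with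
$$Ly=R_t(y):=\rho\big(e^{2(Z_t+y)}-1-2(Z_t+y)\big).$$
Let $Y=|v|+|z_2|$. By Section 8, Step 1, and Cauchy–Schwarz, $e^{sY}\in L^1$ for some $s>0$; and $|Z_t|\le tY$ for $t\le1$. With $\frac1q=\frac1a+\frac1b$, for small $t$ the functions $(Y+1)^je^{2t(Y+1)}$, $j\le3$, are bounded in $L^b$, so $\rho(Y+1)^je^{2t(Y+1)}$ is bounded in $L^q$. From $|e^\tau-1-\tau|\le\frac{\tau^2}2e^{|\tau|}$,
$$\|R_t(0)\|_q\le2\|\rho Z_t^2e^{2|Z_t|}\|_q\le C_0t^2 .$$
Let $C_1=2\|L^{-1}\|C_0$, the norm being that of $L^{-1}:L^q\to C^0$ (enlarge $C_0$ so that $C_1>0$). If $\|y\|_\infty,\|y'\|_\infty\le C_1t^2\le t$, then $|Z_t+y|\le t(Y+1)$ and likewise for $y'$, so by the mean value theorem and $|e^\tau-1|\le|\tau|e^{|\tau|}$,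
$$|R_t(y)-R_t(y')|\le4t\,\rho(Y+1)e^{2t(Y+1)}|y-y'|,\qquad\|R_t(y)-R_t(y')\|_q\le Ct\|y-y'\|_\infty .$$
Hence for small $t$ the map $y\mapsto L^{-1}R_t(y)$ is a contraction of $\{y\in C^0:\|y\|_\infty\le C_1t^2\}$ into itself: the norm of its value is at most $\|L^{-1}\|(C_0t^2+CC_1t^3)\le C_1t^2$. Let $y_t$ be the fixed point. With $\tau=Z_t+y_t$, $|\tau|\le t(Y+1)$, we have $|e^{2\tau}-1-2\tau-2\tau^2|\le\frac43|\tau|^3e^{2|\tau|}$ and $|\tau^2-t^2v^2|\le(t^2Y+C_1t^2)\cdot2t(Y+1)$. Therefore
$$R_t(y_t)=2t^2\rho v^2+O(t^3)\ \text{in }L^q,\qquad y_t=t^2\zeta+O(t^3)\ \text{in }C^0,\quad L\zeta=2\rho v^2. \tag{13}$$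
Set $u_t=u+Z_t+y_t$. Then $dA_0-\Delta_0u_t$ equals
$$\sigma+\rho\,dA_0+t\eta_1+t^2\eta_2+2\rho(Z_t+y_t)dA_0+R_t(y_t)dA_0=e^{2u_t}dA_0+\sigma+t\eta_1+t^2\eta_2,$$
exactly, and this is $\ge e^{2u_t}dA_0$ for small $t$, because $\sigma+t\eta_1+t^2\eta_2\ge(1+th_1-t^2h_2)\sigma\ge0$. Also $u_t\in L^1$ and $e^{2u_t}\le\rho e^{2t(Y+1)}\in L^q$ for small $t$.

*The second-order form.* By (13) and the same expansions,
$$\rho_t=e^{2u_t}=\rho\big(1+2tv+2t^2(z+v^2)\big)+O(t^3)\ \text{in }L^q,\qquad z=z_2+\zeta .$$
For $\varphi\in V$ let $w_\varphi=L^{-1}(\rho\varphi^2)$. By (10) and symmetry, $\int\rho\varphi^2z_2=\int w_\varphi\,d\eta_2$ and $\int\rho\varphi^2\zeta=\int w_\varphi\,2\rho v^2$. So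
$$\mathcal S(\varphi):=2\int\varphi^2(z+v^2)\rho=\int(4w_\varphi+2\varphi^2)v^2\rho+2\int w_\varphi\,d\eta_2. \tag{14}$$

*$\mathcal S$ is not positive definite on $V$.* Suppose $\mathcal S\ge cB$ on $V$, $c>0$. Extend $\mathcal S$ to $W\oplus V$ by its defining integral. For $\varphi=\xi+\theta$, $\xi\in W$, $\theta\in V$, the hypothesis on $v$ gives $Q_v(\varphi)=Q_v(\xi)$. An $O(t^3)$ term in $L^q$ changes $B_{\rho_t}(\varphi)$ by at most $Ct^3\|\varphi\|_{2q'}^2\le C't^3B(\varphi)$ on this finite-dimensional space. Hence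
$$B_{\rho_t}(\varphi)\ge(1-Ct)B(\xi)+(1+ct^2)B(\theta)-Ct^2\sqrt{B(\xi)B(\theta)}-Ct^3B(\varphi).$$
As $Ct^2\sqrt{B(\xi)B(\theta)}\le\frac c4t^2B(\theta)+\frac{C^2}ct^2B(\xi)$, for small $t$
$$B_{\rho_t}(\varphi)\ge(1-C't)B(\xi)+\big(1+\tfrac c2t^2\big)B(\theta).$$
This is (6) with $\varepsilon_t=\frac c2t^2$. Lemma 7(a) gives $\lambda_k(\rho_t)<\lambda$ for small $t$, and Lemmas 2, 1 and 3 contradict minimality.

*Separation.* So, as $\eta_2$ runs through $\mathcal K$, the forms $\mathcal S$ fill a translated convex cone that misses the positive definite cone. Separating, there is $A\ne0$ and a number $\alpha$ with $\operatorname{tr}(A\mathcal S)\le\alpha\le\operatorname{tr}(AP)$ for all these $\mathcal S$ and all positive definite $P$. Scaling $P$ shows $\operatorname{tr}(AP)\ge0$ and $\alpha\le0$, so $A\ge0$, and by (14)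
$$\int(4w_A+2\psi_A)v^2\rho+2\int w_A\,d\eta_2\le0\qquad\forall\eta_2\in\mathcal K.$$
Replacing $\eta_2$ by large multiples gives $\int w_A\,d\eta_2\le0$ on $\mathcal K$, so $A/\operatorname{tr}A\in\mathcal M$ by (12). Taking $\eta_2=0$ and dividing by $2\operatorname{tr}A$ gives Claim 2.

**Step 3 (concentration).** We feed Claim 2 with directions whose mass concentrates at $x_0$. Let $x_0$ be an accumulation point of $S$, and suppose $\psi_A(x_0)>0$ for all $A\in\mathcal M$. Since $S$ is closed, $x_0\in S$ and $w_A(x_0)=0$. The function $(A,x)\mapsto2w_A(x)+\psi_A(x)$ is continuous and $\mathcal M$ is compact, so there are $c,r>0$ with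
$$2w_A+\psi_A\ge c\ \text{ on }U_{2r}(x_0)\quad\text{for all }A\in\mathcal M. \tag{15}$$

*Choice of directions.* $S\cap U_r(x_0)$ is infinite. Small disjoint balls around arbitrarily many of its points lie in $U_r(x_0)$ and have positive $\sigma$-measure, so the space $\{h\sigma:\ h\text{ bounded Borel},\ h=0\text{ off }U_r(x_0)\}$ is infinite-dimensional. Let $\{f_j\}\subset C^0$ be dense in $L^2(\rho)$. Choose $\eta_n\ne0$ in this space that annihilates the finitely many functions $L^{-1}(\rho\varphi\varphi')$, with $\varphi,\varphi'$ in bases of $V$ and $W\oplus V$, and $L^{-1}(\rho f_j)$, $j\le n$. Let $v_n=L^{-1}\eta_n\ne0$ and normalize $\int v_n^2\rho=1$. By (10), $\int\varphi\varphi'v_n\rho=0$, so $v_n$ satisfies the hypotheses of Claim 2, and $\int f_jv_n\rho=0$ for $j\le n$. As $v_n$ is bounded in $L^2(\rho)$ and $\{f_j\}$ is dense, $v_n\rightharpoonup0$ weakly in $L^2(\rho)$.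

*No mass away from $x_0$.* Outside $\overline{U_r(x_0)}$, $-\Delta_0v_n=2\rho v_n\in L^q$, so $v_n\in W^{2,q}_{\rm loc}\subset W^{1,2}_{\rm loc}\cap C^0$ there. Let $\chi$ be a smooth cutoff that vanishes near $\overline{U_r(x_0)}$, $0\le\chi\le1$, with $\chi=1$ off $U_{2r}(x_0)$. Testing with $\chi^2v_n$ and using $2\chi v_n\nabla\chi\cdot\nabla v_n\ge-\frac12\chi^2|\nabla v_n|^2-2v_n^2|\nabla\chi|^2$,
$$\tfrac12\int\chi^2|\nabla v_n|^2\le2\int v_n^2|\nabla\chi|^2+2\int\rho\chi^2v_n^2\le C,$$
because $\int v_n^2\le c_0^{-1}$. So $\chi v_n$ is bounded in $W^{1,2}$, hence precompact in $L^{2q'}$ and so in $L^2(\rho)$. It tends weakly to $0$ there, so it tends strongly to $0$. Thus $\int_{\mathbb S^2\setminus U_{2r}(x_0)}v_n^2\rho\to0$ and $\int_{U_{2r}(x_0)}v_n^2\rho\to1$.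

*Contradiction.* Let $C$ bound $|2w_A+\psi_A|$ on $\mathbb S^2$ for all $A\in\mathcal M$. By (15),
$$\int(2w_A+\psi_A)v_n^2\rho\ge c\int_{U_{2r}(x_0)}v_n^2\rho-C\int_{\mathbb S^2\setminus U_{2r}(x_0)}v_n^2\rho\ge\frac c2$$
for $n$ large, for all $A\in\mathcal M$ at once. This contradicts Claim 2. So some $A\in\mathcal M$ has $\psi_A(x_0)=0$.

**Step 4 (simple eigenvalue).** If $\dim V=1$, then $\mathcal M$ is a single point and $\psi_A$ is a positive multiple of $\varphi^2$. By Step 3 all accumulation points of $S$ lie in $\{\varphi=0\}$. So $S\setminus\{\varphi=0\}$ consists of isolated points of $S$, which do not accumulate anywhere off $\{\varphi=0\}$, and elsewhere off $\{\varphi=0\}$ the metric is smooth by Theorem B. At such an isolated point $x$ of $S=\operatorname{supp}\sigma$ we have $\sigma(\{x\})>0$. Since $\rho\,dA_0$ has no atoms, $\omega(\{x\})=\sigma(\{x\})>0$, and $\omega(\{x\})<2\pi$ by (F1). $\blacksquare$
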